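# Ricci-pinched three-manifolds with pinched convex boundary

## 1. Pinched Ricci tensors and pinched boundaries

Throughout, $(M,\partial M,g)$ is a connected smooth Riemannian manifold with boundary, $\operatorname{int}M=M\setminus\partial M$, and everything is smooth unless said otherwise.

**Definition 1 (completeness).** Let $d$ be the distance given by infima of lengths of curves. $M$ is *complete* if $(M,d)$ is a complete metric space. By the Hopf–Rinow–Cohn-Vossen theorem for complete, locally compact length spaces, closed bounded subsets of $M$ are then compact. Example: a closed half-space of $\mathbb R^3$ is complete with boundary; an open ball is not complete.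

**Definition 2 (second fundamental form).** Let $\mathbf n$ be the inward unit normal along $\partial M$. For $X,Y$ tangent to $\partial M$,
$$\operatorname{II}(X,Y)=\langle\nabla_XY,\mathbf n\rangle,\qquad H=\operatorname{tr}\operatorname{II}.$$
The boundary is *convex* if $\operatorname{II}\ge0$, and *totally geodesic* if $\operatorname{II}\equiv 0$. Example, fixing the sign: a great circle on the sphere of radius $r$, run at unit speed, has acceleration of length $1/r$ pointing to the center. So a Euclidean ball of radius $r$ has $\operatorname{II}=\frac1r g$ and is convex; the complement of an open ball has $\operatorname{II}=-\frac1rg$ and is not.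

**Definition 3 (second-fundamental-form-pinched).** When $\partial M\ne\emptyset$, $(M,\partial M,g)$ is *second-fundamental-form-pinched* (II-pinched for short) if $\operatorname{II}\ge0$ and, for some constant $\lambda>0$,
$$\operatorname{II}\ge\lambda Hg\quad\text{on }\partial M .$$
If $\dim M=3$ and $\kappa_1\le\kappa_2$ are the principal curvatures, this says $0\le\kappa_1$ and $\kappa_1\ge\lambda(\kappa_1+\kappa_2)$: the ratio $\kappa_1/\kappa_2$ is bounded below wherever $\kappa_2>0$. Three examples:

* The Euclidean ball is II-pinched with $\lambda=\frac12$.
* The solid cylinder $\overline B{}^2\times\mathbb R$ has $(\kappa_1,\kappa_2)=(0,1)$ and is not II-pinched.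
* The solid paraboloid $\{x_3\ge x_1^2+x_2^2\}$ has, at distance $r$ from the axis, principal curvatures $2(1+4r^2)^{-3/2}$ (along the profile) and $2(1+4r^2)^{-1/2}$ (along the circle). So $\operatorname{II}>0$ everywhere, but the ratio $(1+4r^2)^{-1}$ tends to $0$: it is not II-pinched.

**Definition 4 (Ricci-pinched).** $(M,g)$ is *Ricci-pinched* if for some constant $\varepsilon>0$
$$\operatorname{Ric}\ge\varepsilon R\,g\ge0\quad\text{on }M,$$
where $R$ is the scalar curvature. In particular $R\ge0$ and $\operatorname{Ric}\ge0$. Examples: the round $S^3$ has $\operatorname{Ric}=\frac13Rg$. The product $S^2\times\mathbb R$ has Ricci eigenvalues $1,1,0$, so $R=2$ and it is not Ricci-pinched. Flat metrics are Ricci-pinched with every $\varepsilon$.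

Two facts are used all the time. Since $R\ge0$ and $H\ge0$, the constants $\varepsilon,\lambda$ may be decreased. And in dimension 3 the Ricci tensor determines the full curvature tensor; if $\operatorname{Ric}\ge0$ and $R(x)=0$, all Ricci eigenvalues vanish at $x$, so $\operatorname{Rm}(x)=0$. Hence a Ricci-pinched 3-manifold is flat if and only if $R\equiv0$.

We can now pose the question, which comes from Chao Xia, Jincong Zheng, "Ricci-pinched 3-Manifolds with second-fundamental-form-pinched Boundary", arXiv:2609.23261 (2026).

**Question.** Let $(M^3,\partial M,g)$ be complete and connected with nonempty convex boundary. If $(M,g)$ is Ricci-pinched and $(M,\partial M,g)$ is second-fundamental-form-pinched, must $M$ be compact or flat?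

In words: curvature that is nonnegative, and comparable in all directions both inside and along the boundary, ought to close the space up unless it vanishes. Is that true?

## 2. Rotationally symmetric cases by hand

**Flat inside, curved boundary.** Let $M\subset\mathbb R^3$ be the closed region above a convex graph of revolution about the $x_3$-axis, and suppose $M$ is noncompact with complete boundary. Parametrize the profile by arclength $s\in[0,\infty)$ starting on the axis, with distance $r(s)$ to the axis and tangent angle $\varphi(s)\in[0,\frac\pi2)$. Then $r'=\cos\varphi$, and the principal curvatures are $\varphi'$ and $\sin\varphi/r$. Pinching with constant $\lambda\le\frac12$ gives $\varphi'\ge0$ and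
$$\varphi'\ge c\,\frac{\sin\varphi}r,\qquad c=\frac{\lambda}{1-\lambda}.$$
Hence $(\sin\varphi)'=\cos\varphi\,\varphi'\ge c\sin\varphi\,\frac{r'}r$, so $r^{-c}\sin\varphi$ is nondecreasing. If $\varphi(s_0)>0$ for some $s_0>0$, then $\sin\varphi\ge C r^c$ for $s\ge s_0$ with $C>0$. Since $\sin\varphi\le1$, $r$ stays below some $r_0$. As $\varphi$ is nondecreasing, $\varphi'\ge c\sin\varphi(s_0)/r_0>0$ for $s\ge s_0$, and $\varphi$ reaches $\frac\pi2$ after finite length, a contradiction. So $\varphi\equiv0$ and $M$ is a half-space.

**Curved inside, totally geodesic boundary.** Take a smooth complete metric $dr^2+f(r)^2g_{S^2}$ on $\mathbb R^3$, with $f(0)=0$, $f'(0)=1$, $f>0$ for $r>0$, and let $M=\{x_1\ge0\}$. The boundary is the fixed set of the isometry $x_1\mapsto-x_1$, so $\operatorname{II}\equiv0$. The Ricci eigenvalues are $-2f''/f$ (radial) and $-f''/f+(1-f'^2)/f^2$ (twice). Pinching in the radial direction with $\varepsilon<\frac12$ reads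
$$-\frac{2f''}f\ge\varepsilon\Big(-\frac{4f''}f+\frac{2(1-f'^2)}{f^2}\Big),\quad\text{i.e.}\quad -f''\ge c\,\frac{1-f'^2}{f},\quad c=\frac{\varepsilon}{1-2\varepsilon}.$$
Also $\operatorname{Ric}\ge0$ gives $f''\le0$, and a concave positive function on $(0,\infty)$ has $f'\ge0$. So $p=1-f'^2\in[0,1]$, and $p'=-2f'f''\ge 2c\,p\,f'/f$, so $p f^{-2c}$ is nondecreasing, and so is $p$. If $p(r_0)>0$, then $Cf^{2c}\le p\le1$ beyond $r_0$, so $f$ is bounded there, and $-f''\ge c\,p(r_0)/\sup f>0$. Then $f'$ becomes negative, a contradiction. So $p\equiv0$ and $M$ is a flat half-space.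

In both computations pinching turns "some curvature" into a power lower bound that a noncompact space cannot carry. This suggests the answer "yes", and moreover that in the noncompact case $\operatorname{II}$ vanishes too.

## 3. The theorems and the two cited results

The answer is yes, in the following form.

**Theorem A.** Let $(M^3,\partial M,g)$ be complete, connected, with nonempty convex boundary, Ricci-pinched and second-fundamental-form-pinched. If $M$ is noncompact, then $g$ is flat and $\operatorname{II}\equiv0$. In particular $M$ is compact or flat.

**Theorem B (strong form).** Under the same hypotheses (compact or not), exactly one of the following holds.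

1. $M$ is diffeomorphic to the closed ball $\overline B{}^3$.
2. $M$ is flat with totally geodesic boundary. Then $M$ is isometric to $F\times[0,\infty)$, to $F\times[0,L]$, or to $(F\times[0,L])/\langle(x,s)\mapsto(\iota x,L-s)\rangle$, where $F$ is a complete connected flat surface and $\iota$ is a fixed-point-free isometric involution of $F$.

Conversely, every manifold in (2) satisfies the hypotheses, and $\overline B{}^3$ carries such metrics, for example a round hemisphere ($\operatorname{Ric}=\frac13Rg$, $\operatorname{II}=0$) or a Euclidean ball ($\operatorname{Ric}=0$, $\operatorname{II}=\frac1rg$).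

**Proposition C (sharpness).** The pinching of $\operatorname{II}$ cannot be dropped, even if $\operatorname{II}>0$: there is a complete noncompact non-flat Ricci-pinched $3$-manifold with $\operatorname{II}>0$. Ricci-pinching cannot be weakened to positive sectional curvature, even if $\operatorname{II}\equiv0$.

Two theorems about manifolds without boundary are used as black boxes.

* **[LT]** A complete connected noncompact Riemannian 3-manifold without boundary with $\operatorname{Ric}\ge\varepsilon Rg\ge0$ for some $\varepsilon>0$ is flat. (M.-C. Lee, P. M. Topping, *Three-manifolds with non-negatively pinched Ricci curvature*, J. Differential Geom.; no curvature bound is assumed.)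
* **[H]** A closed connected 3-manifold with $\operatorname{Ric}>0$ is diffeomorphic to a spherical space form. (R. Hamilton, J. Differential Geom. 17 (1982).) This is used only for Theorem B.

So the task is to remove the boundary while keeping pinching.

## 4. The Ricci tensor in a Fermi collar

This section computes $\operatorname{Ric}$ near $\partial M$ and isolates its dependence on second normal derivatives. By the collar theorem, normal geodesics from $\partial M$ give coordinates on a neighborhood
$$U=\{(y,t):y\in\partial M,\ 0\le t<\tau(y)\},\qquad \tau>0\text{ continuous},\qquad g=dt^2+g_t,$$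
with $\partial_t$ pointing inward. Write $'=\partial_t$, $h=-\frac12g_t'$, $S=g_t^{-1}h$, and let $y^i$ be coordinates on $\partial M$. The Christoffel symbols give $\nabla_{\partial_t}\partial_t=0$, $\langle\nabla_{\partial_i}\partial_j,\partial_t\rangle=h_{ij}$ and $\nabla_{\partial_i}\partial_t=\nabla_{\partial_t}\partial_i=-S\partial_i$. At $t=0$ we have $\mathbf n=\partial_t$, so
$$\operatorname{II}=-\tfrac12\,\partial_tg_t|_{t=0}.\tag{1}$$

**Normal planes.** Since $\nabla_{\partial_t}\partial_t=0$,
$$\langle R(\partial_i,\partial_t)\partial_t,\partial_j\rangle=\langle\nabla_{\partial_t}(S\partial_i),\partial_j\rangle=\partial_t\langle S\partial_i,\partial_j\rangle+\langle S\partial_i,S\partial_j\rangle=(h'+hg_t^{-1}h)_{ij}.\tag{2}$$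
Hence $\operatorname{Ric}(\partial_t,\partial_t)=\operatorname{tr}_{g_t}(h'+hg_t^{-1}h)$.

**Tangential plane.** By Gauss, the plane tangent to the slice has sectional curvature $K_{g_t}-\det S$. So on tangential vectors $\operatorname{Ric}=(h'+hg_t^{-1}h)+(K_{g_t}-\det S)g_t$.

**Mixed terms.** By Codazzi, $\operatorname{Ric}(\cdot,\partial_t)=\pm(\operatorname{div}_{g_t}S-d\operatorname{tr}S)$ on tangential vectors.

$K_{g_t}$ depends on $g_t,\partial_yg_t,\partial_y^2g_t$, and the Codazzi term on $g_t,\partial_yg_t,g_t',\partial_yg_t'$. Second $t$-derivatives enter only through $h'=-\frac12g_t''$. Therefore, in coordinates,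
$$\operatorname{Ric}(g)=-\tfrac12\big(g_t''+(\operatorname{tr}_{g_t}g_t'')\,dt^2\big)+Q(g_t,\partial_yg_t,\partial_y^2g_t,g_t',\partial_yg_t'),\tag{3}$$
where $Q$ is a smooth function on $\{\text{positive definite matrices}\}\times(\text{a vector space})$.

**Example.** For the flat unit ball, $g_t=(1-t)^2\gamma$ with $\gamma$ the round metric of $S^2$. More generally, for $g_t=f(t)^2\gamma$ the eigenvalues are $-2f''/f$ (normal) and $-f''/f+(1-f'^2)/f^2$ (tangential, twice).

## 5. Doubling a convex manifold, and what the edge contributes

**Definition 5 (double).** $DM$ is the union of two copies of $M$ glued along $\partial M$, with the smooth structure in which $(y,t)$, $|t|<\tau(y)$, are coordinates near $\partial M$ (negative $t$ for the second copy). Examples: the double of a round hemisphere is the round sphere; the double of a flat ball is a topological $S^3$ whose metric has an edge.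

The sensible first attempt is to double $M$, note that the double is pinched, and quote [LT]. In the collar the doubled metric is $dt^2+g_{|t|}$. Its first $t$-derivative jumps at $t=0$ by $2g_0'=-4\operatorname{II}$, so $\partial_t^2g_{|t|}$ contains $-4\operatorname{II}\delta_{t=0}$, and by (3) the distributional Ricci tensor contains
$$2\,(\operatorname{II}+H\,dt^2)\,\delta_{t=0}.$$
The tensor $\operatorname{II}+H\,dt^2$ has trace $2H$. If $\operatorname{II}\ge\lambda Hg$ then (with $\lambda\le\frac12$) it is $\ge\frac\lambda2\cdot 2H\,g$. So the edge is pinched exactly because $\operatorname{II}$ is, with constant $\lambda/2$. The trouble is that [LT] needs a smooth metric.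

**Where this stops.** To smooth the edge, replace $g_t$ by a metric $\tilde g_t$ with the same boundary metric, equal to $g_t$ away from $\partial M$, and with $\tilde g_t'|_{t=0}=0$. Try this on the flat unit ball with $\tilde g_t=f(t)^2\gamma$, where $f(0)=1$, $f'(0)=0$, and $f(t)=1-t$ for $t\ge\tau_0$. Then $f'+1$ has integral $0$ over $[0,\tau_0]$ and equals $1$ at $t=0$, so it is negative somewhere; since it vanishes at $\tau_0$, it increases somewhere, and there $f''>0$. At such a point the normal Ricci curvature is $-2f''/f<0$. So this bending always creates some negative Ricci curvature, and a metric without positive curvature in reserve cannot absorb it.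

The bad part of $f''$ can be made as small as we like; what is missing is a margin. At points with $R=0$ the pinching inequality holds with equality and tolerates no error. Likewise, the large good term produced by bending is a multiple of $\operatorname{II}+H\,dt^2$, which gives nothing where $\operatorname{II}=0$. On a noncompact $M$ we moreover have no uniform constants.

**The way past this point.** Arrange $R>0$ and $\operatorname{II}>0$ *everywhere* before bending. If $R\not\equiv0$ or $\operatorname{II}\not\equiv0$, a bounded conformal change does this and keeps the pinching (Sections 6–8): positivity at one point is pushed through a chain of small cells until it fills $M$. Then every compact piece has a margin, the bending is done piece by piece (Section 9), and the double becomes smooth, complete and strictly pinched with $R>0$ (Section 10). If $M$ were noncompact, this would contradict [LT].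

## 6. The cone of pinched tensors and conformal changes

**Definition 6.** For $c\in(0,\frac13)$ let $\mathcal C_c(g)$ be the set of symmetric 2-tensors $A$ (at a point) with $A\ge c\,(\operatorname{tr}_gA)\,g$, and $\operatorname{int}\mathcal C_c(g)$ the set where this inequality is strict. In terms of eigenvalues: the smallest is at least $c$ times the sum.

**Example.** $\operatorname{diag}(1,1,0)$ lies in no $\mathcal C_c$. For a covector $\xi\ne0$, $\xi\otimes\xi+|\xi|^2g$ has eigenvalues $2|\xi|^2,|\xi|^2,|\xi|^2$ and trace $4|\xi|^2$, so it lies in $\mathcal C_{1/4}$.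

Taking traces gives $(1-3c)\operatorname{tr}_gA\ge0$, so $\operatorname{tr}_gA\ge0$ on $\mathcal C_c$ and $\operatorname{tr}_gA>0$ on $\operatorname{int}\mathcal C_c$. Both are convex cones, decreasing in $c$, with
$$\mathcal C_c+\operatorname{int}\mathcal C_c\subset\operatorname{int}\mathcal C_c,\qquad \mathcal C_c(e^{2f}g)=\mathcal C_c(g),\qquad A\in\mathcal C_c,\ \operatorname{tr}A>0,\ c'<c\ \Rightarrow\ A\in\operatorname{int}\mathcal C_{c'} .\tag{4}$$
The middle statement holds because $(\operatorname{tr}_{\tilde g}A)\tilde g=(\operatorname{tr}_gA)g$ for $\tilde g=e^{2f}g$; it also holds for $\operatorname{int}\mathcal C_c$. Ricci-pinching with small $\varepsilon$ is the statement $\operatorname{Ric}\in\mathcal C_\varepsilon$. We assume from now on $\varepsilon\le\frac18$ and $\lambda\le\frac14$.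

**Conformal formulas.** Let $\tilde g=e^{2f}g$ with $f=-\eta w$, $w\ge0$, $\eta>0$. The textbook formula in dimension 3 is
$$\widetilde{\operatorname{Ric}}=\operatorname{Ric}-\nabla^2f+df\otimes df-(\Delta f+|df|^2)g=\operatorname{Ric}+P,$$
$$P=\eta(\nabla^2w+\Delta w\,g)+\eta^2(dw\otimes dw-|dw|^2g).\tag{5}$$
For the boundary, $\tilde\nabla_XY=\nabla_XY+X(f)Y+Y(f)X-\langle X,Y\rangle\nabla f$ and $\tilde{\mathbf n}=e^{-f}\mathbf n$ give
$$\widetilde{\operatorname{II}}=e^f(\operatorname{II}-\partial_{\mathbf n}f\,g)=e^f(\operatorname{II}+\eta\,\partial_{\mathbf n}w\,g).\tag{6}$$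
With $c=\eta\,\partial_{\mathbf n}w$, taking the trace gives $\tilde H\tilde g=e^f(H+2c)g$, so for any constant $\lambda'$
$$\widetilde{\operatorname{II}}-\lambda'\tilde H\tilde g=e^f\big[\operatorname{II}-\lambda'Hg+c\,(1-2\lambda')g\big].\tag{7}$$

So $P$ should lie in a cone, and $\partial_{\mathbf n}w\ge0$ is welcome. The next lemma says when $P$ is pinched: $w$ must look exponential, so that $du\otimes du+|du|^2g$ from the example dominates.

**Lemma 1.** Let $w=e^{-u}$ on an open set where $du\ne0$, $|\nabla^2u|\le\frac1{32}|du|^2$ (operator norm) and $\eta w\le\frac18$. Then $P\in\operatorname{int}\mathcal C_{1/8}(g)$ there.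

*Proof.* From $dw=-w\,du$ and $\nabla^2w=w(du\otimes du-\nabla^2u)$ we get
$$\nabla^2w+\Delta w\,g=w\,(du\otimes du+|du|^2g-\nabla^2u-\Delta u\,g)\ge w|du|^2\big(1-\tfrac1{32}-\tfrac3{32}\big)g=\tfrac78w|du|^2g .$$
The quadratic term of $P$ is $\ge-\eta^2w^2|du|^2g\ge-\frac18\eta w|du|^2g$. Hence $P\ge\frac34\eta w|du|^2g$. The trace is
$$\operatorname{tr}P=4\eta\Delta w-2\eta^2|dw|^2\le4\eta w|du|^2\big(1+\tfrac3{32}\big)\le\tfrac92\eta w|du|^2 .$$
Since $\frac34>\frac9{16}=\frac18\cdot\frac92$, we get $P>\frac18(\operatorname{tr}P)g$. $\square$

**Choice of $u$.** We want $w$ to vanish smoothly at the edge of its support with the hypothesis of Lemma 1 holding all the way to the edge. Let $\rho$ be smooth with $|d\rho|\ge a>0$ and $|\nabla^2\rho|\le A$ on a set where $0<1-\rho\le1$, and put $u=\frac k{1-\rho}$. Then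
$$du=\frac{k\,d\rho}{(1-\rho)^2},\qquad\nabla^2u=\frac{k\nabla^2\rho}{(1-\rho)^2}+\frac{2k\,d\rho\otimes d\rho}{(1-\rho)^3},$$
$$\frac{|\nabla^2u|}{|du|^2}\le\frac{A(1-\rho)^2}{ka^2}+\frac{2(1-\rho)}k\le\frac1{32}\quad\text{for }k\text{ large}.\tag{8}$$
Moreover $e^{-k/(1-\rho)}$ extends smoothly by $0$ to $\{\rho\ge1\}$, with all derivatives $0$ there, and $w\le1$.

The hypothesis fails near critical points of $\rho$. In particular, at a positive interior maximum of $w$, $P=\eta(\nabla^2w+\Delta w\,g)$ has nonpositive trace. Something must pay for the maximum. In Section 7 the maximum sits near an interior point where $R>0$, and $R$ pays. At the start of Section 8 the maximum is placed outside $M$, across a piece of boundary with $\operatorname{II}>0$, and $\operatorname{II}$ pays.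

## 7. Cells and the spreading of positive curvature

**Definition 7 (cells).** An *interior cell* is $D=\Psi^{-1}(B_1)$ for a chart $\Psi$ of $\operatorname{int}M$ whose image contains $\overline B_1\subset\mathbb R^3$. A *boundary cell* is $D=\Psi^{-1}(B_1\cap\{x_3\ge0\})$ for a boundary chart with image in $\{x_3\ge0\}$ containing $\overline B_1\cap\{x_3\ge0\}$, such that $\Psi_*\mathbf n$ is a positive multiple of $\partial_3$ along $\partial M$. Example: Fermi coordinates $(y,t)$ around a boundary point, multiplied by a large constant.

Cells are open in $M$ with compact closure, and there are arbitrarily small ones around every point. Interior cells lie in $\operatorname{int}M$. Since a conformal change rescales $\mathbf n$ by a positive factor, the notion depends only on the conformal class.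

**A gauge function.** The cell will be fixed before we know the point $p$ at which $R>0$. So we need a function $\rho$ on $B_1$ whose only singular point is a prescribed $y\in B_1$ and which equals $1$ on $\partial B_1$. For $x\ne y$ put $z=x-y$ and let $\rho_y(x)=s>0$ be the gauge of $B_1-y$ at $z$, i.e. the positive root of $G(x,s)=|z+sy|^2-s^2=0$:
$$\rho_y(x)=\frac{z\cdot y+\sqrt{(z\cdot y)^2+(1-|y|^2)|z|^2}}{1-|y|^2}.$$
Example: $\rho_0(x)=|x|$.

**Lemma 2.** $\rho_y$ is smooth and positive on $\mathbb R^3\setminus\{y\}$, with $d\rho_y\ne0$. We have $B_1\setminus\{y\}=\{\rho_y<1\}$, and for $r>0$, $\{y\}\cup\{\rho_y\le r\}=y+r(\overline B_1-y)$, the closed ball with center $(1-r)y$ and radius $r$. If $y_3>0$, then $\partial_3\rho_y<0$ on $\{x_3=0\}\cap B_1$.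

*Proof.* The radicand is positive for $z\ne0$, which gives smoothness; the root is positive since $1-|y|^2>0$. Positive homogeneity of degree 1 in $z$ gives $d\rho_y(z)=\rho_y>0$, so $d\rho_y\ne0$. The sublevel sets are those of a gauge: $\rho_y(x)\le r$ iff $z/r\in\overline B_1-y$, and similarly with $<1$. For the sign, at the root
$$\partial_sG=2z\cdot y-2s(1-|y|^2)=-2\sqrt{(z\cdot y)^2+(1-|y|^2)|z|^2}<0,$$
and on $\{x_3=0\}\cap B_1$, where $s<1$,
$$\partial_{x_3}G=2(x_3-y_3+sy_3)=-2(1-s)y_3<0 .$$
So $\partial_3\rho_y=-\partial_{x_3}G/\partial_sG<0$. (Geometrically: level sets are spheres centered at height $(1-s)y_3>0$, so their outward normal points down where they meet $\{x_3=0\}$.) $\square$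

The next lemma is the spreading step: positivity of $R$ at one interior point of a cell spreads to the whole cell, and makes $\operatorname{II}>0$ on the part of $\partial M$ in the cell.

**Lemma 3.** Let $\operatorname{Ric}\in\mathcal C_{\varepsilon'}(g)$, $\varepsilon'\le\frac18$, $\operatorname{II}\ge0$, $\operatorname{II}\ge\lambda'Hg$ with $0<\lambda'\le\frac12$. Let $D$ be a cell, $p\in D\cap\operatorname{int}M$ with $R(p)>0$, $0<\varepsilon''<\varepsilon'$ and $\zeta>0$. Then there is a smooth $f$ with $-\zeta\le f\le0$ and $f=0$ outside $D$ such that $\tilde g=e^{2f}g$ satisfies: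

* $\widetilde{\operatorname{Ric}}\in\mathcal C_{\varepsilon''}(\tilde g)$, with $\tilde R>0$ on $D$ and wherever $R>0$;
* $\widetilde{\operatorname{II}}\ge0$ and $\widetilde{\operatorname{II}}\ge\lambda'\tilde H\tilde g$, with $\widetilde{\operatorname{II}}>0$ on $D\cap\partial M$ and wherever $\operatorname{II}>0$.

*Proof.* **Step 1: the function $w$.** Put $\rho=\rho_{\Psi(p)}\circ\Psi$. By Lemma 2 the sets $\{p\}\cup\{\rho\le r\}$ shrink to $p$ as $r\to0$. So choose $\sigma\in(0,\frac12)$ such that $N=\{p\}\cup\{\rho\le2\sigma\}$ is a compact subset of $D\cap\operatorname{int}M$ on which $R>0$. Let $\chi:\mathbb R\to[0,1]$ be smooth, $\chi=0$ on $(-\infty,\sigma]$ and $\chi=1$ on $[2\sigma,\infty)$. Define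
$$w=\chi(\rho)\,e^{-k/(1-\rho)}\ \text{ on }D\setminus\{p\},\qquad w(p)=0,\qquad w=0\ \text{ outside }D .$$
This is smooth on $M$: near $p$ it is $0$, and the chart image contains a neighborhood of the closed model cell, on which $e^{-k/(1-\rho)}$ extends smoothly by $0$.

**Step 2: the constants.** The set $\overline D\setminus(\{p\}\cup\{\rho<2\sigma\})$ is compact and $\rho$ is smooth without critical points on it, so $|d\rho|$ is bounded below and $|\nabla^2\rho|$ above there. By (8) we can fix $k$ with $|\nabla^2u|\le\frac1{32}|du|^2$ on $D\setminus N$, where $u=k/(1-\rho)$ and $w=e^{-u}$. Let $f=-\eta w$ with $\eta\le\min\{\frac18,\zeta\}$; then $-\zeta\le f\le0$.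

**Step 3: Ricci.** On $D\setminus N$, Lemma 1 and monotonicity of the cones give $P\in\operatorname{int}\mathcal C_{1/8}\subset\operatorname{int}\mathcal C_{\varepsilon'}$, so $\operatorname{Ric}+P\in\operatorname{int}\mathcal C_{\varepsilon'}$; in particular $\tilde R>0$. On the compact set $N$ we have $\operatorname{Ric}-\varepsilon''Rg\ge(\varepsilon'-\varepsilon'')Rg>0$ and $R>0$; since $P\to0$ uniformly as $\eta\to0$, both strict inequalities persist for small $\eta$. Outside $D$ all derivatives of $w$ vanish and nothing changes.

**Step 4: the boundary.** On $\partial M\cap D$, which is disjoint from $N$, we have $w=e^{-k/(1-\rho)}$ nearby, and $\partial_{\mathbf n}\rho<0$ by Lemma 2, since $\Psi(p)$ has positive third coordinate. So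
$$\partial_{\mathbf n}w=-\frac k{(1-\rho)^2}e^{-k/(1-\rho)}\,\partial_{\mathbf n}\rho>0 .$$
By (6), $\widetilde{\operatorname{II}}>0$ there. By (7) with $c=\eta\,\partial_{\mathbf n}w>0$ and $\lambda'\le\frac12$, the pinching is preserved. Outside $D$ nothing changes. $\square$

## 8. Positive curvature everywhere

If $R\not\equiv0$, Lemma 3 has a starting point. If $R\equiv0$ but $\operatorname{II}\not\equiv0$, we must first convert convexity of the boundary into interior curvature.

**Lemma 4.** Let $\operatorname{Ric}\in\mathcal C_\varepsilon(g)$, $\varepsilon\le\frac18$, and let $p\in\partial M$. Suppose $\operatorname{II}>0$ near $p$. Then there is a smooth $f\le0$, compactly supported near $p$, arbitrarily small, such that $\tilde g=e^{2f}g$ satisfies $\widetilde{\operatorname{Ric}}\in\mathcal C_\varepsilon(\tilde g)$, $\tilde R>0$ near $p$, $\tilde R>0$ wherever $R>0$, and $\widetilde{\operatorname{II}}>0$ wherever $\operatorname{II}>0$. If also $\operatorname{II}\ge\lambda Hg\ge0$ on $\partial M$ with $\lambda\le\frac14$, then $f$ can be chosen with $\widetilde{\operatorname{II}}\ge\frac\lambda2\tilde H\tilde g\ge0$.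

*Proof.* **Step 1: a bump centered outside $M$.** Take a small boundary chart as in Definition 7 with $\Psi(p)=0$ and $\operatorname{II}>0$ on $\Psi^{-1}(\overline B_1\cap\{x_3=0\})$. Put $y=(0,0,-\frac14)$, $\rho=4|x-y|^2$, and $w=e^{-k/(1-\rho)}$ on $\{\rho<1\}\cap\{x_3\ge0\}$, $w=0$ elsewhere. At $x=0$ we have $\rho=\frac14<1$, so $w>0$ near $p$. On $\{\rho<1\}$, $|x|<\frac12+\frac14=\frac34$. On $\{x_3\ge0\}$, $|x-y|\ge\frac14$, so $\rho$ has no critical point on the closure of the region. Thus (8) holds for $k$ large.

**Step 2: Ricci.** For $\eta\le\frac18$, Lemma 1 gives $P\in\operatorname{int}\mathcal C_{1/8}$ where $w>0$, so $\operatorname{Ric}+P\in\operatorname{int}\mathcal C_\varepsilon$ and $\tilde R>0$ there. Elsewhere nothing changes.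

**Step 3: the boundary.** Here $\partial_3\rho>0$ on $\{x_3=0\}$, so $\partial_{\mathbf n}w\le0$: convexity is being spent. On the compact set $\operatorname{supp}w\cap\partial M$ both $\operatorname{II}$ and $H$ are bounded below by positive constants, so (6) gives $\widetilde{\operatorname{II}}>0$ there for small $\eta$. Elsewhere $\operatorname{II}$ is unchanged. In the pinched case, (7) with $\lambda'=\frac\lambda2$ gives on this compact set
$$\operatorname{II}-\tfrac\lambda2Hg+\eta\,\partial_{\mathbf n}w\,(1-\lambda)g\ge\big(\tfrac\lambda2H-\eta|\partial_{\mathbf n}w|\big)g>0$$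
for small $\eta$. Elsewhere $\operatorname{II}\ge\lambda Hg\ge\frac\lambda2Hg$. $\square$

**Proposition 5.** Let $(M,g)$ satisfy the hypotheses of Theorem A except possibly noncompactness, with $R\not\equiv0$ or $\operatorname{II}\not\equiv0$. Then there is a bounded smooth $f$ such that $\tilde g=e^{2f}g$ is complete, $\widetilde{\operatorname{Ric}}\in\mathcal C_{\varepsilon/2}(\tilde g)$, $\tilde R>0$ and $\widetilde{\operatorname{II}}>0$ everywhere, and $\widetilde{\operatorname{II}}\ge\frac\lambda2\tilde H\tilde g$.

*Proof.* **Step 1: a starting point.** If $R\equiv0$, choose $p$ with $\operatorname{II}(p)\ne0$. Since $\operatorname{II}\ge0$, $H>0$ near $p$, so $\operatorname{II}\ge\lambda Hg>0$ near $p$, and Lemma 4 applies. After this replacement if necessary, $R>0$ at some point, hence at some interior point $q$; the Ricci constant is still $\varepsilon$ and the $\operatorname{II}$-constant is some $\lambda'$ with $\frac\lambda2\le\lambda'\le\frac14$. The metric is still complete, as the conformal factor is bounded.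

**Step 2: a chain of cells.** Let $C_n=\{d(q,\cdot)\le n\}$ for $n\ge1$ and $C_n=\emptyset$ for $n\le0$. These are compact and $C_n\subset\operatorname{int}C_{n+1}$, where here $\operatorname{int}$ means topological interior in $M$. For each $n\ge0$ cover the compact set $C_{n+1}\setminus\operatorname{int}C_n$ by finitely many cells with closures in the open set $\operatorname{int}C_{n+2}\setminus C_{n-1}$. All these cells together cover $M$ and their closures form a locally finite family. Each cell has compact closure, so it meets only finitely many others. The graph whose vertices are the (nonempty) cells, joined when they intersect, is connected: otherwise the unions of the cells in one component and of the remaining cells would split $M$ into two disjoint nonempty open sets. Choose $D_1\ni q$ and list the cells by graph distance from $D_1$; there are finitely many at each distance. Then every $D_j$, $j\ge2$, meets some $D_i$ with $i<j$.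

**Step 3: induction along the chain.** Put $g_0=g$, $\varepsilon_j^*=\varepsilon(\frac12+2^{-j-1})$ (so $\varepsilon_0^*=\varepsilon$) and $\zeta_j=2^{-j}$. Given $g_{j-1}$ with $\operatorname{Ric}\in\mathcal C_{\varepsilon^*_{j-1}}$, $\operatorname{II}\ge0$, $\operatorname{II}\ge\lambda'Hg_{j-1}$, and $R>0$ on $D_1\cup\dots\cup D_{j-1}$, apply Lemma 3 with $\varepsilon'=\varepsilon^*_{j-1}$, $\varepsilon''=\varepsilon^*_j$, $\zeta=\zeta_j$, the cell $D_j$ and the point $p_j$: $p_1=q$, and for $j\ge2$ any $p_j\in D_j\cap D_i\cap\operatorname{int}M$ with $i<j$. Such a point exists because $D_i\cap D_j$ is nonempty and open in $M$, and $R_{g_{j-1}}>0$ on $D_i$. All metrics are conformal, so cells remain cells. This gives $g_j=e^{2f_j}g_{j-1}$ with the same properties for $j$.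

**Step 4: the limit.** Since $f_j=0$ outside $D_j$ and the cells are locally finite, the metrics stabilize locally to $e^{2\sum f_j}g_0$, which is smooth. At every point $\operatorname{Ric}\in\mathcal C_{\varepsilon^*_j}\subset\mathcal C_{\varepsilon/2}$ for the relevant large $j$. The cells cover $M$, so $R>0$ everywhere. Every point of $\partial M$ lies in a cell, necessarily a boundary cell, so $\operatorname{II}>0$. The pinching constant $\lambda'\ge\frac\lambda2$ is preserved. Finally $\sum|f_j|\le1$, so the total conformal factor is bounded above and below and completeness is kept. $\square$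

## 9. Bending the boundary to be totally geodesic

From now on $g$ is the metric of Proposition 5. Put $g_0=g|_{\partial M}$, $b=\operatorname{II}_g>0$, $\lambda_1=\lambda/2$, so $b\ge\lambda_1(\operatorname{tr}_{g_0}b)g_0$, and fix
$$0<\varepsilon_1<\min\{\varepsilon/2,\ \lambda_1/2\}.\tag{9}$$
Since $R>0$, (4) gives $\operatorname{Ric}\in\operatorname{int}\mathcal C_{\varepsilon_1}(g)$. The bound $\varepsilon_1<\lambda_1/2$ is the one predicted by the edge computation in Section 5. We use the collar $U$ of Section 4.

**Profile functions.** We add $2\theta(t)b$ to $g_t$ with $\theta(0)=0$, $\theta'(0)=1$. By (1), this removes $b$ from $\operatorname{II}$. By (3), it adds $-\theta''(b+(\operatorname{tr}b)dt^2)$ to $\operatorname{Ric}$, so $\theta''$ should be very negative while $\theta'$ is not small, and never more than slightly positive.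

**Lemma 6.** Let $\tau_0>0$. For each $\alpha\in(0,1)$ there is $\theta\in C_c^\infty([0,\tau_0))$ with $\theta(0)=0$, $\theta'(0)=1$ and
$$|\theta|\le\alpha,\quad-\alpha\le\theta'\le1,\quad\theta''\le\alpha,\quad\text{and}\quad\theta''\le-\tfrac1\alpha\ \text{ wherever }\ \theta'\ge\alpha.\tag{10}$$

*Proof.* Take $q:[0,\infty)\to[0,1]$ smooth and nonincreasing with $q(s)=1-s$ on $[0,1-\frac\alpha2]$ and $q=0$ on $[2,\infty)$. Take $B\in C_c^\infty((0,\tau_0))$ with $B\ge0$, $\int B=1$. For $0<\delta<\tau_0/2$ put
$$\theta(0)=0,\qquad\theta'(t)=q(t/\delta)-mB(t),\qquad m=\delta\int_0^\infty q\le2\delta .$$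
Then $\theta'(0)=1$ and $\int_0^\infty\theta'=0$, and $\theta'$ has compact support in $[0,\tau_0)$, so $\theta$ has too. Moreover $|\theta|\le2m\le4\delta$, $-2\delta\sup B\le\theta'\le1$, and $\theta''=\frac1\delta q'(t/\delta)-mB'\le2\delta\sup|B'|$. If $\theta'(t)\ge\alpha$, then $q(t/\delta)\ge\alpha>\frac\alpha2=q(1-\frac\alpha2)$, so $t/\delta<1-\frac\alpha2$, where $q'=-1$; hence $\theta''(t)\le-\frac1\delta+2\delta\sup|B'|$. For $\delta$ small depending on $\alpha$ and $B$, (10) holds. $\square$

**One piece at a time.** Constants are available only on compact sets, so we bend with a cutoff $\chi(y)$. Its derivatives produce errors of size $|\theta'||d\chi|$ even where $\chi$, and hence the good term, is tiny. Writing $\chi=\sigma^2$ gives $|d\chi|\le2|\sigma||d\sigma|$, and then a quadratic $\frac\nu\alpha\sigma^2$ competes with a linear $C|\sigma|$.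

**Lemma 7.** Let $\bar g$ be a metric on $M$ with $\operatorname{Ric}\in\operatorname{int}\mathcal C_{\varepsilon_1}(\bar g)$, of the form $dt^2+\bar g_t$ on $U$, inducing $g_0$ on $\partial M$. Let $\chi=\sigma^2$, $\sigma\in C_c^\infty(\partial M)$, $K=\operatorname{supp}\sigma$. For all sufficiently small $\tau_0>0$ and every $\zeta>0$ there is $\theta\in C_c^\infty([0,\tau_0))$ with $\theta(0)=0$, $\theta'(0)=1$ such that
$$\tilde g=\bar g+2\theta(t)\chi(y)b(y)$$
(equal to $\bar g$ outside $K\times[0,\tau_0]$) is a metric with $(1-\zeta)\bar g\le\tilde g\le(1+\zeta)\bar g$ and $\widetilde{\operatorname{Ric}}\in\operatorname{int}\mathcal C_{\varepsilon_1}(\tilde g)$. Moreover $\tilde g$ has the form $dt^2+\tilde g_t$ on $U$, $\tilde g_0=g_0$, and $\widetilde{\operatorname{II}}=\operatorname{II}_{\bar g}-\chi b$.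

Note that nothing is assumed about $\operatorname{II}_{\bar g}$; the tensor $b$ is fixed once and for all.

*Proof.* **Step 1: choice of $\tau_0$.** This keeps $b$ pinched on the whole piece of collar. Let $\tau_0<\min_K\tau$. Fix $\lambda'$ with $2\varepsilon_1<\lambda'<\lambda_1$, possible by (9). On the compact set $K$, $\operatorname{tr}_{g_0}b>0$ and $b\ge\lambda_1(\operatorname{tr}_{g_0}b)g_0>\lambda'(\operatorname{tr}_{g_0}b)g_0$. Take $\theta=\theta_\alpha$ from Lemma 6. On $K\times[0,\tau_0]$ we have $|\tilde g_t-g_0|\le\sup_{K\times[0,\tau_0]}|\bar g_t-g_0|+O(\alpha)$. So for $\tau_0$ small, henceforth fixed, and $\alpha$ small,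
$$b\ge\lambda'(\operatorname{tr}_{\tilde g}b)\,\tilde g_t\quad\text{on }K\times[0,\tau_0].\tag{11}$$
Below, $C$ denotes constants independent of $\alpha$ (they may depend on $\bar g,b,\sigma,\tau_0$ and a finite family of charts covering $K$) that may change from line to line, and norms are taken with respect to $\bar g$. Since $|\tilde g-\bar g|\le C\alpha$, $\tilde g$ is a metric with $(1-\zeta)\bar g\le\tilde g\le(1+\zeta)\bar g$ for $\alpha$ small. It is smooth on $M$ because $\theta\chi b$ has compact support in $U$.

**Step 2: the curvature of $\tilde g$.** We split it into old curvature, good term and error. Since $\tilde g_t''=\bar g_t''+2\theta''\chi b$, (3) gives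
$$\widetilde{\operatorname{Ric}}=\operatorname{Ric}(\bar g)+(-\theta''\chi)\,T+E,\qquad T=b+(\operatorname{tr}_{\tilde g}b)\,dt^2,$$
$$E=-\tfrac12\big(\operatorname{tr}_{\tilde g_t}\bar g_t''-\operatorname{tr}_{\bar g_t}\bar g_t''\big)dt^2+\big(Q[\tilde g]-Q[\bar g]\big).$$
The first term of $E$ is $O(\alpha)$. The arguments of $Q$ change by
$$2\theta\chi b,\quad2\theta\,\partial_y(\chi b),\quad2\theta\,\partial_y^2(\chi b),\quad2\theta'\chi b,\quad2\theta'\,\partial_y(\chi b).$$
The first three are $O(\alpha)$; the last two are $O(|\theta'||\sigma|)$ because $\chi=\sigma^2$ and $d\chi=2\sigma\,d\sigma$. By (10) the arguments stay in a fixed compact subset of the domain of $Q$ for $\alpha$ small. The domain is convex, so this compact set may be taken convex, and $Q$ is Lipschitz on it. Hence on $K\times[0,\tau_0]$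
$$|E|\le C(\alpha+|\theta'||\sigma|).\tag{12}$$

**Step 3: the pinching of each part.** Put $L(A)=A-\varepsilon_1(\operatorname{tr}_{\tilde g}A)\tilde g$; we need $L(\widetilde{\operatorname{Ric}})>0$.

*Old curvature.* $\operatorname{Ric}(\bar g)\in\operatorname{int}\mathcal C_{\varepsilon_1}(\bar g)$ on a compact set and $|\tilde g-\bar g|\le C\alpha$, so $L(\operatorname{Ric}(\bar g))\ge(2\mu-C\alpha)\bar g$ with $\mu>0$ independent of $\alpha$.

*Good term.* $\operatorname{tr}_{\tilde g}T=2\operatorname{tr}_{\tilde g}b$, so (11) gives
$$L(T)\ge(\operatorname{tr}_{\tilde g}b)\big[(\lambda'-2\varepsilon_1)\tilde g_t+(1-2\varepsilon_1)dt^2\big]\ge\nu\bar g$$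
with $\nu>0$ independent of $\alpha$. This is where $\operatorname{II}$-pinching and $b>0$ are used. Also $|L(T)|\le C$.

*Combination.* Write $-\theta''=(\theta'')^--(\theta'')^+$ with $(\theta'')^+\le\alpha$. With (12),
$$L(\widetilde{\operatorname{Ric}})\ge\big[2\mu-C\alpha+\nu(\theta'')^-\sigma^2-C|\theta'||\sigma|\big]\bar g .\tag{13}$$

**Step 4: two cases.** If $|\theta'|\le\alpha$, the bracket in (13) is $\ge2\mu-C'\alpha$. Otherwise $\theta'>\alpha$ by (10), hence $(\theta'')^-\ge\frac1\alpha$ and $|\theta'|\le1$, and completing the square,
$$\frac\nu\alpha\sigma^2-C|\sigma|\ge-\frac{C^2\alpha}{4\nu},$$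
so again the bracket is $\ge2\mu-C'\alpha$. For $\alpha$ small, $L(\widetilde{\operatorname{Ric}})>0$ on $K\times[0,\tau_0]$; elsewhere $\tilde g=\bar g$.

**Step 5: the boundary.** $\tilde g_0=g_0$ since $\theta(0)=0$, and $\widetilde{\operatorname{II}}=-\frac12\tilde g_t'|_{t=0}=\operatorname{II}_{\bar g}-\chi b$ since $\theta'(0)=1$. $\square$

**Proposition 8.** There is a complete metric $\hat g$ on $M$, smooth up to the boundary, of the form $dt^2+\hat g_t$ on $U$, with $\operatorname{Ric}\in\operatorname{int}\mathcal C_{\varepsilon_1}(\hat g)$ and $\partial_t\hat g_t|_{t=0}=0$.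

*Proof.* **Step 1: bend successively.** Choose $\sigma_i\in C_c^\infty(\partial M)$, $i\ge1$, with locally finite supports $K_i$ and $\sum\sigma_i^2=1$ (divide a locally finite family of cutoffs by the square root of the sum of their squares). Starting with $g$, apply Lemma 7 successively with $\sigma_i$, always with the same $b$, with $\tau_{0,i}\le1$ and $\zeta_i=2^{-i-1}$. The hypotheses of Lemma 7 persist from step to step.

**Step 2: local stabilization.** Since normal segments of $t$-length at most $1$ have $g$-length at most $1$, the set $K_i\times[0,\tau_{0,i}]$ lies in the closed $g$-distance-$1$ neighborhood of $K_i$. If a bounded set meets $K_i\times[0,\tau_{0,i}]$, then $K_i$ meets its closed $1$-neighborhood, which is compact by completeness of $g$; this happens for only finitely many $i$. So the metrics stabilize locally to a smooth $\hat g$ with $\operatorname{Ric}\in\operatorname{int}\mathcal C_{\varepsilon_1}(\hat g)$ and the form $dt^2+\hat g_t$ on $U$.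

**Step 3: the boundary and completeness.** $\operatorname{II}_{\hat g}=b-\sum_i\sigma_i^2b=0$, i.e. $\partial_t\hat g_t|_{t=0}=0$ by (1). And
$$\hat g\ge\prod_i(1-2^{-i-1})\,g\ge\Big(1-\sum_i2^{-i-1}\Big)g=\tfrac12g,$$
so $\hat g$-Cauchy sequences are $g$-Cauchy and $\hat g$ is complete. $\square$

## 10. A smooth pinched metric on the double

**Proposition 9.** Let $(M,g)$ satisfy the hypotheses of Theorem A except possibly noncompactness, with $R\not\equiv0$ or $\operatorname{II}\not\equiv0$. Then the double $DM$, with the smooth structure from the collar $U$, carries a smooth complete metric with $\operatorname{Ric}\in\operatorname{int}\mathcal C_{\varepsilon_1}$; in particular, for this metric, $\operatorname{Ric}>\varepsilon_1R\,g>0$.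

*Proof.* **Step 1: the double is $C^2$ and strictly pinched.** Let $G$ be $\hat g$ on both copies, so $G=dt^2+\hat g_{|t|}$ near $\partial M$. The first $t$-derivatives and the mixed $y,t$-derivatives of the components are odd extensions of functions that vanish at $t=0$ (because $\partial_t\hat g_t|_{t=0}=0$ for all $y$). The other derivatives of order $\le2$ are even extensions. All are continuous, so $G$ is $C^2$. By symmetry and continuity of the 2-jets, $\operatorname{Ric}(G)\in\operatorname{int}\mathcal C_{\varepsilon_1}(G)$ everywhere, including at $t=0$, where the 2-jet of $G$ is that of $\hat g$.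

**Step 2: completeness.** The folding map $DM\to M$ preserves lengths of curves, so it is $1$-Lipschitz, and it is proper. Hence closed bounded sets of $(DM,G)$ are compact, and $G$ is complete.

**Step 3: smoothing.** We perturb $G$ slightly in $C^2$. Take a locally finite atlas of $DM$ by relatively compact charts $V_i$, a subordinate partition of unity $\{\phi_i\}$, and compact sets $W_i\subset V_i$ containing $\operatorname{supp}\phi_i$ in their interior. The $W_i$ cover $DM$, and each $W_i$ meets only finitely many $W_j$, say $N_i$ of them. Let $\|\cdot\|_i$ be the $C^2$ norm over $W_i$ in the $i$-th chart. The condition $\operatorname{Ric}(G')\in\operatorname{int}\mathcal C_{\varepsilon_1}(G')$ is an open condition on the 2-jet of $G'$, and $G'\ge\frac12G$ is implied by the open condition $G'>\frac12G$; $G$ satisfies both. By compactness of $W_i$ there is $\delta_i>0$ such that every symmetric $C^2$ tensor $G'$ with $\|G'-G\|_i<\delta_i$ satisfies both conditions on $W_i$.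

Mollify the components of $\phi_iG$ in the $i$-th chart, with parameter so small that the result is supported in $W_i$, and let $E_i$ be the difference from $\phi_iG$. Then $\operatorname{supp}E_i\subset W_i$, and $\|E_i\|_i\to0$ as the parameter tends to $0$, because $\phi_iG$ is $C^2$ with compact support. By change of charts there are constants $C_{ij}$ with $\|E_j\|_i\le C_{ij}\|E_j\|_j$, and $\|E_j\|_i=0$ if $W_i\cap W_j=\emptyset$. For each $j$ choose the parameter so small that $C_{ij}\|E_j\|_j<\delta_i/(2N_i)$ for the finitely many $i$ with $W_i\cap W_j\ne\emptyset$. Then $G'=G+\sum_jE_j$, which is the locally finite sum of the mollified tensors, is smooth, and $\|G'-G\|_i<\delta_i$ for all $i$. So $G'$ is a smooth metric with $\operatorname{Ric}\in\operatorname{int}\mathcal C_{\varepsilon_1}$, and $G'\ge\frac12G$ gives completeness. $\square$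

**Proof of Theorem A.** Let $M$ be noncompact and suppose $R\not\equiv0$ or $\operatorname{II}\not\equiv0$. Then $DM$ is connected (as $M$ is connected and $\partial M\ne\emptyset$), noncompact and without boundary. By Proposition 9 it carries a complete smooth metric with $\operatorname{Ric}\ge\varepsilon_1Rg\ge0$ and $R>0$. By [LT] this metric is flat, contradicting $R>0$. Hence $R\equiv0$, i.e. $g$ is flat, and $\operatorname{II}\equiv0$. $\square$

So the answer to the question is yes.

## 11. Spherical doubles, flat doubles, and the classification

We prove Theorem B. Under its hypotheses there are two cases.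

**Case I: $R\not\equiv0$ or $\operatorname{II}\not\equiv0$.** We show $M\cong\overline B{}^3$.

**Step 1: the double is a space form.** By Theorem A, $M$ is compact. By Proposition 9, $DM$ carries a metric with $\operatorname{Ric}>0$, so by [H] it is diffeomorphic to a spherical space form $S^3/\Gamma$. An orientation-reversing diffeomorphism of $S^3$ has Lefschetz number $1-(-1)=2\ne0$, hence a fixed point. So $\Gamma$ preserves orientation, and $DM$ and $M$ are orientable. $\pi_1(DM)$ is finite. Finally $DM$ is irreducible (every embedded 2-sphere bounds a ball): $S^3$ is irreducible by Alexander's theorem, and if a covering space of a 3-manifold is irreducible, so is the 3-manifold (Hatcher, *Notes on Basic 3-Manifold Topology*, Prop. 1.6).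

**Step 2: the boundary consists of spheres.** Folding retracts $DM$ onto $M$, so $\pi_1(M)\to\pi_1(DM)$ is injective, $\pi_1(M)$ is finite, and $H_1(M;\mathbb Q)=0$. For the compact orientable 3-manifold $M$, the image of $H_1(\partial M;\mathbb Q)\to H_1(M;\mathbb Q)$ has half the dimension of $H_1(\partial M;\mathbb Q)$ ("half lives, half dies"). So $H_1(\partial M;\mathbb Q)=0$ and $\partial M$ is a union of 2-spheres.

**Step 3: there is one sphere.** If $\partial M$ had two components, then, $M$ being connected, there would be a loop in $DM$ crossing each of these two exactly once: out through one copy of $M$ and back through the other. It would have intersection number $\pm1$ with one of them. Intersection with that oriented surface is a homomorphism $H_1(DM;\mathbb Z)\to\mathbb Z$, so the loop would have infinite order in $H_1(DM)$, which is finite. So $\partial M\cong S^2$.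

**Step 4: $M$ is a ball.** This sphere separates $DM$ into two copies of $M$. By irreducibility one side is a ball; both sides are diffeomorphic to $M$. Hence $M\cong\overline B{}^3$.

**Case II: $R\equiv0$ and $\operatorname{II}\equiv0$.** So $M$ is flat with totally geodesic boundary.

**Step 1: the double is smooth and flat.** By (2), flatness gives $h'+hg_t^{-1}h=0$, and $h|_{t=0}=\operatorname{II}=0$. By ODE uniqueness $h\equiv0$ on the collar, so $g_t=g_0$ and the metric is a product near $\partial M$. Hence $DM$ is a smooth flat manifold, complete by the folding argument.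

**Step 2: planes in the universal cover.** Let $\pi:\mathbb R^3\to DM$ be the universal cover (Killing–Hopf). $\pi^{-1}(\partial M)$ is a nonempty closed embedded totally geodesic surface. A component lies in a plane, being connected and totally geodesic, and it is open and closed in that plane, so it is the plane. The components are disjoint planes, hence parallel, and they form a locally finite family.

**Step 3: the universal cover of $M$.** Fix one copy $M\subset DM$ and a component $\Omega$ of $\pi^{-1}(M)$. Across each plane, lifts of one copy change to lifts of the other, so $\Omega$ is the closure of a component of $\mathbb R^3\setminus\pi^{-1}(\partial M)$: a half-space $\mathbb R^2\times[0,\infty)$ or a slab $\mathbb R^2\times[0,L]$. It covers $M$ and is simply connected, so $M=\Omega/\Gamma$ with $\Gamma$ acting freely and properly discontinuously by isometries. As $\Omega$ is convex with interior, these are restrictions of rigid motions of $\mathbb R^3$ preserving $\partial\Omega$.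

**Step 4: the quotients.**

* *Half-space.* The isometries have the form $A\times\mathrm{id}$. So $\Gamma$ acts freely and properly discontinuously on $\mathbb R^2$, and $M=F\times[0,\infty)$ with $F=\mathbb R^2/\Gamma$.
* *Slab.* The isometries have the form $A\times\mathrm{id}$ or $A\times(s\mapsto L-s)$. Let $\Gamma_0\subset\Gamma$ be the subgroup of the first type, of index $\le2$, and $F=\mathbb R^2/\Gamma_0$. If $\Gamma=\Gamma_0$, then $M=F\times[0,L]$. Otherwise $\Gamma/\Gamma_0$ has order 2 and acts on $F\times[0,L]$ by $(x,s)\mapsto(\iota x,L-s)$ with $\iota$ an isometric involution of $F$. If $\iota$ fixed the class of $x\in\mathbb R^2$, then for $A\times(s\mapsto L-s)\in\Gamma$ we would have $Ax=A_0x$ with $A_0\times\mathrm{id}\in\Gamma_0$, and $A_0^{-1}A\times(s\mapsto L-s)$ would be a nontrivial element of $\Gamma$ fixing $(x,L/2)$. So $\iota$ is fixed-point-free.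

**Exclusivity and converse.** The manifolds in (2) have noncompact universal cover, while $\overline B{}^3$ is compact and simply connected, so (1) and (2) exclude each other. The manifolds in (2) are complete and connected with nonempty boundary, with $\operatorname{Ric}=0$ and $\operatorname{II}=0$, so they satisfy the hypotheses. This proves Theorem B. $\square$

## 12. Two paraboloids: neither pinching can go

We prove Proposition C.

**A solid paraboloid.** Let $M=\{x_3\ge x_1^2+x_2^2\}\subset\mathbb R^3$ with the Euclidean metric. Its boundary has $\operatorname{II}>0$ (Definition 3, third example). Apply the first part of Lemma 4 with $\varepsilon=\frac18$ at the origin; this part does not use pinching of $\operatorname{II}$. The metric $e^{2f}g_{\rm euc}$ has $f$ compactly supported, so it is complete on the noncompact $M$. It satisfies $\operatorname{Ric}\ge\frac18Rg\ge0$, it has $R>0$ near the origin, so it is non-flat, and $\operatorname{II}>0$ everywhere. Thus the pinching of $\operatorname{II}$ cannot be omitted.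

**A paraboloid hypersurface cut in half.** Let $M$ be the part $\{x_1\ge0\}$ of the hypersurface $\{x_4=x_1^2+x_2^2+x_3^2\}\subset\mathbb R^4$. It is complete and noncompact. The hypersurface is strictly convex, so by the Gauss equation its sectional curvature is positive. The boundary of $M$ is the fixed set of the reflection $x_1\mapsto-x_1$, hence totally geodesic, so $\operatorname{II}\equiv0$ and II-pinching holds trivially. $M$ is neither compact nor flat. Thus Ricci-pinching cannot be weakened to positive sectional curvature. $\square$
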